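\title{Dominance of a root of maximal multiplicity for quasipolynomials with several delays}

\begin{abstract}
Let $\Delta(s)=P_0(s)+\sum_{k=1}^{\ell}P_k(s)e^{-s\tau_k}$, where the $P_k$ are polynomials of degrees $d_k$ and the $\tau_k$ are positive. Unless $\Delta\equiv0$, no root of $\Delta$ has multiplicity larger than $D=\ell+\sum_{k=0}^{\ell}d_k$. We prove that a real root $s_0$ of multiplicity $D$ has the largest real part among all roots of $\Delta$ when $d_0\ge \ell-1+\sum_{k=1}^{\ell}d_k$. All other roots lie strictly to the left of $s_0$, except when $\ell=1$ and $d_0=d_1$; in that case there are infinitely many roots, all on the line $\operatorname{Re}s=s_0$. The degree condition is the best possible one that depends on the degrees alone. The proof writes $\Delta$ as a contour integral and follows a monotone quadratic quantity along the segment from $s_0$ to a hypothetical root.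
\end{abstract}

\section{The question and the results}\label{sec:intro}

Let $\ell\ge1$ be an integer, let $P_0,\dots,P_\ell$ be nonzero polynomials with real or complex coefficients and degrees $d_0,\dots,d_\ell$, and let $\tau_1,\dots,\tau_\ell$ be positive numbers, the \emph{delays}, not assumed distinct. Consider the entire function
\begin{equation}\label{eq:Delta}
\Delta(s)=P_0(s)+\sum_{k=1}^{\ell}P_k(s)e^{-s\tau_k}.
\end{equation}
The function $y(t)=e^{st}$ solves the delay equation $P_0(d/dt)y(t)+\sum_kP_k(d/dt)y(t-\tau_k)=0$ exactly when $\Delta(s)=0$, and $|y(t)|=e^{t\operatorname{Re}s}$. A real root $s_0$ of $\Delta$ is called \emph{dominant} if $\operatorname{Re}s\le s_0$ for every root $s$; this says that no exponential solution grows faster than $e^{s_0t}$. A root $s_0$ has \emph{multiplicity} $n$ if $\Delta^{(j)}(s_0)=0$ for $j<n$ and $\Delta^{(n)}(s_0)\ne0$; in particular $\Delta\not\equiv0$.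

Multiplicity is a condition on finitely many derivatives at one point, whereas dominance concerns all roots, so in general the first says little about the second. There is an extreme case, however. Put
\[
D=\ell+\sum_{k=0}^{\ell}d_k .
\]
The polynomials $P_k$ have $D+1$ coefficients in total, and vanishing to order $D$ at $s_0$ imposes $D$ homogeneous linear conditions on them. As this count suggests, $D$ is the largest possible multiplicity, and a root of multiplicity $D$ determines $\Delta$ up to a constant factor (Lemma~\ref{lem:rep}). All other roots are then determined by $s_0$, the degrees and the delays, and one can ask where they are. The problem treated here, taken from \cite{Mazanti}, is the following: \emph{if $\Delta$ has a real root $s_0$ of multiplicity $D$ and}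
\begin{equation}\label{eq:deg}
d_0\ge \ell-1+\sum_{k=1}^{\ell}d_k ,
\end{equation}
\emph{is $s_0$ dominant?}

\begin{example}[one delay]\label{ex:one}
Let $\ell=1$, $\tau_1=1$, $s_0=0$. Solving the linear conditions gives $\Delta$ up to a constant factor.
\begin{itemize}
\item $d_0=d_1=0$, $D=1$: $\Delta=1-e^{-s}$. The roots $2\pi i k$, $k\in\mathbb Z$, all lie on $\operatorname{Re}s=0$.
\item $d_0=1$, $d_1=0$, $D=2$: $\Delta=e^{-s}-1+s$. Let $s=\sigma+i\omega$ be a root with $\sigma\ge0$. The imaginary part gives $|\omega|=e^{-\sigma}|\sin\omega|\le|\sin\omega|$, so $\omega=0$; then $e^{-\sigma}=1-\sigma$ forces $\sigma=0$. Every nonzero root has negative real part.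
\item $d_0=0$, $d_1=1$, $D=2$: $\Delta=1-(1+s)e^{-s}=e^{-s}(e^{s}-1-s)$. Its roots are the negatives of those in the previous case, so every nonzero root has positive real part. Such roots exist by Lemma~\ref{lem:inf}.
\end{itemize}
\end{example}

For $\ell=1$ condition \eqref{eq:deg} reads $d_0\ge d_1$, in agreement with these three cases. For several delays one might guess that $d_0\ge\max_{k\ge1}d_k$ suffices, since the exponentials are bounded on $\operatorname{Re}s\ge s_0$ and $P_0$ then grows at least as fast as every other term. The guess is wrong, because nearby delays imitate a single delay with a polynomial of higher degree.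

\begin{example}[merging delays]\label{ex:merge}
Let $\ell=2$, $d_0=d_1=d_2=0$, so $D=2$ and \eqref{eq:deg} fails. For the delays $1$ and $1+\varepsilon$, the function with a double root at $0$ is
\[
\Delta_\varepsilon(s)=1-e^{-s}-\frac{e^{-s}-e^{-(1+\varepsilon)s}}{\varepsilon}.
\]
As $\varepsilon\to0$ it tends locally uniformly to $1-(1+s)e^{-s}$, the third function of Example~\ref{ex:one}, so for small $\varepsilon$ it has a root with positive real part (by Hurwitz's theorem, recalled in Section~\ref{sec:sharp}). On the other hand $\Delta_1=(1-e^{-s})^2$ has only imaginary roots.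
\end{example}

In general, the delayed terms carry $\sum_{k\ge1}(d_k+1)$ coefficients, as many as one polynomial of degree $\ell-1+\sum_{k\ge1}d_k$. Thus \eqref{eq:deg} is the one-delay condition for the function obtained by merging all delays. It is plausible that this condition is necessary; the main point is that it is also sufficient, wherever the delays are.

\begin{theorem}[dominance]\label{thm:A}
Let $\Delta$ be as in \eqref{eq:Delta}. Assume that $\Delta$ has a root $s_0\in\mathbb R$ of multiplicity $D$ and that \eqref{eq:deg} holds. Then every root $s$ of $\Delta$ satisfies $\operatorname{Re}s\le s_0$. Moreover: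
\begin{itemize}
\item[(i)] if $\ell\ge2$, or if $\ell=1$ and $d_0>d_1$, then every root $s\ne s_0$ satisfies $\operatorname{Re}s<s_0$;
\item[(ii)] if $\ell=1$ and $d_0=d_1$, then there are infinitely many roots, and all of them lie on the line $\operatorname{Re}s=s_0$.
\end{itemize}
\end{theorem}

\begin{theorem}[sharpness]\label{thm:C}
Let $d_0,\dots,d_\ell$ be nonnegative integers with $d_0<\ell-1+\sum_{k=1}^{\ell}d_k$, and let $s_0\in\mathbb R$. Then there exist pairwise distinct delays $\tau_k>0$ and a function $\Delta$ of the form \eqref{eq:Delta}, with $\deg P_k=d_k$ for all $k$, such that $s_0$ is a root of multiplicity $D$ and $\Delta$ has a root with $\operatorname{Re}s>s_0$.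
\end{theorem}

So the answer to the problem is yes, and for given degrees dominance holds for all delays if and only if \eqref{eq:deg} holds. For particular delays \eqref{eq:deg} is not necessary, as $\Delta_1$ in Example~\ref{ex:merge} shows.

Both theorems come from one statement about a function of $\ell$ complex variables, which will be evaluated at $(s\tau_1,\dots,s\tau_\ell)$. Throughout, $\oint$ denotes integration over a positively oriented circle that encloses all poles of the integrand; by Cauchy's theorem the value does not depend on the circle.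

\begin{theorem}[zero-free region]\label{thm:B}
Let $n_0,n_1,\dots,n_\ell\ge1$ be integers with $n_0\ge m:=n_1+\dots+n_\ell$, and let $z_1,\dots,z_\ell\in\mathbb C$ with $\operatorname{Re}z_k\ge0$ for all $k$. If
\[
\Psi(z):=\frac1{2\pi i}\oint e^{u}\,u^{-n_0}\prod_{k=1}^{\ell}(u+z_k)^{-n_k}\,du=0,
\]
then $n_0=m$ and $z_1=\dots=z_\ell\in i\mathbb R$.
\end{theorem}

The dictionary between the two settings is
\begin{equation}\label{eq:dict}
n_k=d_k+1\ \ (0\le k\le\ell),\qquad m=\ell+\sum_{k=1}^{\ell}d_k,\qquad N:=n_0+m=D+1,
\end{equation}
under which \eqref{eq:deg} is exactly $n_0\ge m$. Section~\ref{sec:rep} expresses $\Delta$ through $\Psi$, Section~\ref{sec:B} proves Theorem~\ref{thm:B}, and Sections~\ref{sec:A} and~\ref{sec:sharp} deduce the other two theorems.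

\section{The function with a root of maximal multiplicity}\label{sec:rep}

We want a formula for $\Delta$ that does not require solving $D$ linear equations. The functions \eqref{eq:Delta} solve a linear differential equation of order $N$ with constant coefficients, and a root of multiplicity $N-1$ singles out one solution up to a factor. That solution is a contour integral of the reciprocal of the characteristic polynomial.

Fix integers $n_0,\dots,n_\ell\ge1$ with sum $N$. For $z=(z_1,\dots,z_\ell)\in\mathbb C^\ell$ put $z_0=0$ and
\[
W(u)=\prod_{k=0}^{\ell}(u+z_k)^{-n_k},\qquad E(s;z)=\frac1{2\pi i}\oint e^{su}W(u)\,du\quad(s\in\mathbb C),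
\]
so that $\Psi(z)=E(1;z)$. Write $\partial=d/ds$.

\begin{lemma}\label{lem:E}
The function $E(\cdot\,;z)$ is entire and has the following properties.
\begin{itemize}
\item[(a)] $E^{(j)}(0;z)=0$ for $j<N-1$ and $E^{(N-1)}(0;z)=1$.
\item[(b)] $\prod_{k=0}^{\ell}(\partial+z_k)^{n_k}E=0$.
\item[(c)] $E(s;z)=s^{N-1}\Psi(sz_1,\dots,sz_\ell)$ for $s\ne0$.
\item[(d)] If $z_0,z_1,\dots,z_\ell$ are pairwise distinct, then $E(s;z)=\sum_{k=0}^{\ell}Q_k(s)e^{-sz_k}$, where $Q_k$ is a nonzero polynomial of degree exactly $n_k-1$.
\end{itemize}
\end{lemma}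

\begin{proof}
On a fixed circle we may differentiate under the integral sign, and $\partial$ multiplies the integrand by $u$.

(a) The derivative $E^{(j)}(0;z)=\frac1{2\pi i}\oint u^jW(u)\,du$ is the coefficient of $u^{-1}$ in the Laurent expansion of $u^jW(u)$ at infinity, and $W(u)=u^{-N}(1+O(1/u))$.

(b) The operator multiplies the integrand by $1/W(u)$, and $\oint e^{su}\,du=0$.

(c) Substitute $u=v/s$. The circle goes to a positively oriented circle around the points $-sz_k$; the $N$ linear factors contribute $s^{N}$, and $du=dv/s$.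

(d) Write $W=(u+z_k)^{-n_k}h_k$, where $h_k$ is holomorphic and nonzero at $-z_k$. By the Leibniz rule the residue at $-z_k$ is
\[
\frac{1}{(n_k-1)!}\,\frac{d^{\,n_k-1}}{du^{\,n_k-1}}\bigl(e^{su}h_k(u)\bigr)\Big|_{u=-z_k}
=e^{-sz_k}\sum_{j=0}^{n_k-1}\frac{h_k^{(n_k-1-j)}(-z_k)}{j!\,(n_k-1-j)!}\,s^j,
\]
and the coefficient of $s^{n_k-1}$ in the sum is $h_k(-z_k)/(n_k-1)!\ne0$.
\end{proof}

We use uniqueness for the Cauchy problem in the following form: if an entire function $f$ is annihilated by a monic constant-coefficient differential operator of order $n$ and $f^{(j)}(s_0)=0$ for $j<n$, then $f\equiv0$. Indeed, the equation and its derivatives express each $f^{(j)}(s_0)$ with $j\ge n$ through lower derivatives, so the Taylor series at $s_0$ vanishes.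

\begin{lemma}\label{lem:rep}
Let $\Delta\not\equiv0$ be as in \eqref{eq:Delta}, and let $n_k$, $N$ be as in \eqref{eq:dict}. No root of $\Delta$ has multiplicity larger than $D$. If $0$ is a root of multiplicity $D$, then the delays are pairwise distinct and
\[
\Delta(s)=c\,E(s;\tau_1,\dots,\tau_\ell),\qquad c=\Delta^{(D)}(0)\ne0 .
\]
\end{lemma}

\begin{proof}
Let $L=\partial^{n_0}\prod_{k\ge1}(\partial+\tau_k)^{n_k}$, a monic operator of order $N=D+1$ whose factors commute. Since $(\partial+\tau)^n(Pe^{-s\tau})=P^{(n)}e^{-s\tau}$ and $\deg P_k<n_k$, each term of $\Delta$ is annihilated by one factor, so $L\Delta=0$. A root of multiplicity at least $N$ would force $\Delta\equiv0$ by uniqueness.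

Let $0$ be a root of multiplicity $D$. By Lemma~\ref{lem:E}(a),(b), the function $\Delta-cE$ is annihilated by $L$ and its derivatives of order $j\le D$ vanish at $0$, so $\Delta=cE$. Suppose that $\tau_j=\tau_k$ for some $j\ne k$, say with $n_j\le n_k$. Then $(\partial+\tau_k)^{n_k}$ annihilates $P_je^{-s\tau_j}$ as well, so $\Delta$ is annihilated by $L$ with the factor $(\partial+\tau_j)^{n_j}$ removed. This operator has order $N-n_j\le D$, and $\Delta$ vanishes to order $D$ at $0$; uniqueness gives $\Delta\equiv0$, a contradiction.
\end{proof}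

We shall also need to know that roots exist. Recall the following case of Hadamard's factorization theorem: an entire function $f$ with $|f(s)|\le Ce^{C|s|}$ and only finitely many zeros has the form $p(s)e^{\gamma s}$ with a polynomial $p$ and $\gamma\in\mathbb C$.

\begin{lemma}\label{lem:inf}
If $Q_0,Q_1$ are nonzero polynomials and $\tau>0$, then $Q_0+Q_1e^{-s\tau}$ has infinitely many roots.
\end{lemma}

\begin{proof}
Otherwise $Q_0+Q_1e^{-s\tau}=pe^{\gamma s}$. For a nonzero polynomial $Q$ and $\lambda\ne\mu$ we have $(\partial-\mu)(Qe^{\lambda s})=(Q'+(\lambda-\mu)Q)e^{\lambda s}$, and the new polynomial factor has the same degree as $Q$, so it is again nonzero. Let $n$ exceed all degrees. If $\gamma\ne-\tau$, then $\partial^n(\partial-\gamma)^n$ annihilates $Q_0$ and $pe^{\gamma s}$ but not $Q_1e^{-s\tau}$. If $\gamma=-\tau$, then $(\partial+\tau)^n$ annihilates $Q_1e^{-s\tau}$ and $pe^{\gamma s}$ but not $Q_0$. Either way the identity is contradicted.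
\end{proof}

\section{A monotone quantity and the zero-free region}\label{sec:B}

Nothing is visible about $\Psi$ at a single point $z$, but near the origin $\Psi$ is close to $1/(N-1)!$. We therefore join $0$ to $z$: by Lemma~\ref{lem:E}(c), the function $r(x)=E(x;z)=x^{N-1}\Psi(xz)$, $0<x\le1$, records $\Psi$ along the segment from $0$ to $z$, on which all real parts stay nonnegative. In terms of $\Delta$ this is the segment from $s_0$ to $s$. The plan is to split $xr(x)$ into two pieces, so that a zero of $r$ means exact cancellation, and to show that one piece stays too large for the other to cancel it.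

\subsection*{The smallest case}
Let $\ell=1$, $n_0=n_1=1$, $z\neq0$. By residues, $r(x)=(1-e^{-xz})/z=\int_0^xe^{-zt}\,dt$. Writing $x=(x-t)+t$ under the integral gives
\[
xr=f_0+f_1,\qquad f_0(x)=\int_0^x(x-t)e^{-zt}\,dt,\qquad f_1(x)=\int_0^xte^{-zt}\,dt .
\]
When $\operatorname{Re}z>0$ the factor $e^{-zt}$ decays, and $f_0$ puts its weight where that factor is largest, so one expects $|f_0|>|f_1|$. The integrals oscillate, so the expectation needs a proof. We have $f_0'=r$, and integration by parts gives $zf_1=r-xe^{-zx}$, that is, $f_1'=r-zf_1$. For $V=|f_0|^2-|f_1|^2$ we get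
\[
V'=2\operatorname{Re}\bigl[(\bar f_0-\bar f_1)r\bigr]+2\operatorname{Re}(z)|f_1|^2
=\frac2x\,V+2\operatorname{Re}(z)|f_1|^2,
\]
since $\operatorname{Re}[(\bar f_0-\bar f_1)(f_0+f_1)]=|f_0|^2-|f_1|^2$. Hence $(x^{-2}V)'=2x^{-2}\operatorname{Re}(z)|f_1|^2$. Both $f_0$ and $f_1$ equal $x^2/2+O(x^3)$, so $x^{-2}V\to0$ as $x\to0$. If $\operatorname{Re}z>0$, it follows that $V(1)>0$, whereas $r(1)=0$ would give $f_0(1)=-f_1(1)$ and $V(1)=0$. We have recovered the fact that $1-e^{-z}\ne0$ for $\operatorname{Re}z>0$ by an argument that never uses an explicit formula for the roots.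

To generalize, note that
\[
f_0=\frac{e^{-xz}-1+xz}{z^2}=\frac1{2\pi i}\oint\frac{e^{xu}\,du}{u^2(u+z)},\qquad
f_1=\frac{1-(1+xz)e^{-xz}}{z^2}=\frac1{2\pi i}\oint\frac{e^{xu}\,du}{u(u+z)^2}:
\]
each piece arises from $r$ by raising the order of one pole by one. In general there is one piece for each pole.

\begin{proof}[Proof of Theorem~\ref{thm:B}]
Let $z_0=0$, $N=n_0+m$ and $W$ be as in Section~\ref{sec:rep}. For real $x$ put
\[
r(x)=\frac1{2\pi i}\oint e^{xu}W(u)\,du,\qquad f_k(x)=\frac1{2\pi i}\oint e^{xu}\frac{W(u)}{u+z_k}\,du\quad(0\le k\le\ell).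
\]
These functions are analytic in $x$, and $r(1)=\Psi(z)$.

\emph{Three identities.} Differentiating under the integral and using $\frac{u}{u+z_k}=1-\frac{z_k}{u+z_k}$, we get
\begin{equation}\label{eq:ode}
f_0'=r,\qquad f_k'=r-z_kf_k\quad(1\le k\le\ell).
\end{equation}
The integral of $\frac{d}{du}(e^{xu}W)=xe^{xu}W+e^{xu}W'$ over the circle vanishes, and $-W'/W=\sum_{k=0}^{\ell}n_k/(u+z_k)$. This gives the splitting
\begin{equation}\label{eq:split}
xr=n_0f_0+S,\qquad S:=\sum_{k=1}^{\ell}n_kf_k .
\end{equation}
Finally, $f_k$ is the function $E$ with $n_k$ replaced by $n_k+1$, so Lemma~\ref{lem:E}(a) yields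
\begin{equation}\label{eq:small}
f_k(x)=\frac{x^N}{N!}+O(x^{N+1})\quad(x\to0),\qquad 0\le k\le\ell .
\end{equation}

\emph{The quadratic form.} We look for a weighted difference of the $|f_k|^2$ whose derivative can be evaluated with \eqref{eq:split}. By \eqref{eq:ode}, differentiating $|f_k|^2$ produces $2\operatorname{Re}(\bar f_kr)$; if the weights are the $n_k$, these terms add up to an expression in $n_0f_0$ and $S$ alone. So let
\[
V=n_0|f_0|^2-T,\qquad T:=\sum_{k=1}^{\ell}n_k|f_k|^2 .
\]
For $x>0$, \eqref{eq:ode} and \eqref{eq:split} give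
\[
V'=2\operatorname{Re}\bigl[(n_0\bar f_0-\bar S)\,r\bigr]+2\sum_{k=1}^{\ell}n_k\operatorname{Re}(z_k)|f_k|^2
=\frac2x\bigl(n_0^2|f_0|^2-|S|^2\bigr)+2\sum_{k=1}^{\ell}n_k\operatorname{Re}(z_k)|f_k|^2,
\]
because the cross term $n_0(\bar f_0S-f_0\bar S)$ in $(n_0\bar f_0-\bar S)(n_0f_0+S)$ is purely imaginary.

\emph{The integrating factor.} Unlike in the smallest case, $n_0^2|f_0|^2-|S|^2$ is not a multiple of $V$. It suffices that it be at least a multiple of $V$. Expanding the squares gives
\begin{equation}\label{eq:CS}
mT-|S|^2=\frac12\sum_{j,k=1}^{\ell}n_jn_k|f_j-f_k|^2=\sum_{1\le j<k\le\ell}n_jn_k|f_j-f_k|^2\ge0,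
\end{equation}
which is the Cauchy--Schwarz inequality with an explicit remainder. Subtracting $mV=mn_0|f_0|^2-mT$, we find
\[
n_0^2|f_0|^2-|S|^2-mV=n_0(n_0-m)|f_0|^2+\bigl(mT-|S|^2\bigr).
\]
Since $(x^{-2m}V)'=x^{-2m}\bigl(V'-\frac{2m}{x}V\bigr)$, we obtain the exact identity
\begin{equation}\label{eq:mono}
\begin{aligned}
\bigl(x^{-2m}V\bigr)'={}&2x^{-2m-1}\Bigl[n_0(n_0-m)|f_0|^2+\sum_{1\le j<k\le\ell}n_jn_k|f_j-f_k|^2\Bigr]\\
&+2x^{-2m}\sum_{k=1}^{\ell}n_k\operatorname{Re}(z_k)|f_k|^2 .
\end{aligned}
\end{equation}
Every term on the right is nonnegative: the first because $n_0\ge m$, the last ones because $\operatorname{Re}z_k\ge0$. Hence $x^{-2m}V$ is nondecreasing on $(0,1]$. By \eqref{eq:small} it is $O(x^{2N-2m})=O(x^{2n_0})$, so it tends to $0$ as $x\to0^+$. Thus $V\ge0$ on $(0,1]$.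

\emph{The endpoint.} Suppose that $r(1)=0$. At $x=1$, \eqref{eq:split} gives $n_0f_0=-S$. By \eqref{eq:CS} and a second use of $m\le n_0$,
\[
n_0^2|f_0|^2=|S|^2\le mT\le n_0T ,
\]
that is, $V(1)\le0$. So the nondecreasing function $x^{-2m}V$ has limit $0$ at $0^+$ and is at most $0$ at $x=1$; it vanishes on $(0,1]$. Then the right side of \eqref{eq:mono} vanishes identically, and so does each of its nonnegative terms. By \eqref{eq:small}, all $f_k(x)$ are nonzero for small $x>0$. The first term gives $n_0=m$, the last terms give $\operatorname{Re}z_k=0$ for all $k$, and the middle terms give $f_1=\dots=f_\ell$ on $(0,1]$. Subtracting the equations \eqref{eq:ode} for two indices $j,k\ge1$ leaves $(z_j-z_k)f_k=0$, so $z_j=z_k$.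
\end{proof}

The three groups of terms in \eqref{eq:mono} correspond to the three conclusions of the theorem: a surplus in the degree condition, two different $z_k$, or one positive real part each make $V(1)$ strictly positive.

\section{One delay, and the proof of dominance}\label{sec:A}

For a single delay a reflection exchanges the two poles. Together with Theorem~\ref{thm:B} it locates the roots for all degrees and extends Example~\ref{ex:one}. For integers $p,q\ge1$ and $\tau>0$ let
\[
E_{p,q}(s)=\frac1{2\pi i}\oint e^{su}u^{-p}(u+\tau)^{-q}\,du .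
\]

\begin{proposition}\label{prop:one}
The function $E_{p,q}$ has infinitely many roots. Its nonzero roots all satisfy $\operatorname{Re}s<0$ if $p>q$, $\operatorname{Re}s=0$ if $p=q$, and $\operatorname{Re}s>0$ if $p<q$.
\end{proposition}

\begin{proof}
By Lemma~\ref{lem:E}(d), $E_{p,q}=Q_0+Q_1e^{-s\tau}$ with nonzero polynomials $Q_0,Q_1$, so Lemma~\ref{lem:inf} gives infinitely many roots.

The substitution $u=-\tau-v$ is a rotation by $\pi$ about $-\tau/2$; it preserves the orientation of the circle and exchanges the poles. Since $u^{-p}=(-1)^p(v+\tau)^{-p}$, $(u+\tau)^{-q}=(-1)^qv^{-q}$ and $du=-dv$,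
\begin{equation}\label{eq:refl}
E_{p,q}(s)=(-1)^{p+q+1}e^{-s\tau}E_{q,p}(-s).
\end{equation}
So $s$ is a root of $E_{p,q}$ if and only if $-s$ is a root of $E_{q,p}$.

Let $p\ge q$, and let $s\ne0$ be a root with $\operatorname{Re}s\ge0$. By Lemma~\ref{lem:E}(c), $\Psi(s\tau)=0$ for $\ell=1$, $n_0=p$, $n_1=q$, and Theorem~\ref{thm:B} gives $p=q$ and $\operatorname{Re}s=0$. This settles the case $p>q$, and the case $p<q$ follows from it by \eqref{eq:refl}. If $p=q$, there is no root with $\operatorname{Re}s>0$, and by \eqref{eq:refl} the set of roots is symmetric under $s\mapsto-s$, so there is none with $\operatorname{Re}s<0$ either.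
\end{proof}

The exceptional case of Theorem~\ref{thm:B} does occur, and the hypothesis $n_0\ge m$ cannot be dropped there: for $s\neq 0$ we have $\Psi(s\tau,\dots,s\tau)=s^{1-N}E_{n_0,m}(s)$, which has imaginary zeros if $n_0=m$ and zeros with positive real part if $n_0<m$.

\begin{proof}[Proof of Theorem~\ref{thm:A}]
The function
\[
\Delta(s+s_0)=P_0(s+s_0)+\sum_{k=1}^{\ell}e^{-s_0\tau_k}P_k(s+s_0)e^{-s\tau_k}
\]
has the form \eqref{eq:Delta} with the same degrees and delays, so we may assume $s_0=0$. By Lemma~\ref{lem:rep}, the delays are pairwise distinct and $\Delta=cE(\cdot\,;\tau_1,\dots,\tau_\ell)$ with $c\ne0$. Recall from \eqref{eq:dict} that $n_0\ge m$.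

If $\ell=1$, then $\Delta=cE_{d_0+1,d_1+1}$ with $\tau=\tau_1$ and $d_0\ge d_1$. Proposition~\ref{prop:one} gives (i) when $d_0>d_1$ and (ii) when $d_0=d_1$.

Let $\ell\ge2$, and suppose that $\Delta(s)=0$ with $s\ne0$ and $\operatorname{Re}s\ge0$. By Lemma~\ref{lem:E}(c), $\Psi(s\tau_1,\dots,s\tau_\ell)=0$, and $\operatorname{Re}(s\tau_k)\ge0$ because $\tau_k>0$. Theorem~\ref{thm:B} gives $s\tau_1=s\tau_2$, hence $\tau_1=\tau_2$, which is impossible. So every nonzero root has negative real part, which is (i).

In all cases every root satisfies $\operatorname{Re}s\le0$.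
\end{proof}

\begin{remark}[the other hypotheses]\label{rem:hyp}
Maximal multiplicity enters only through Lemma~\ref{lem:rep}, and multiplicity $D-1$ is not enough: $e^{-s}-1+(1-e^{-1})s$ has $d_0=1$, $d_1=0$, $D=2$, a simple root at $0$ and another root at $1$. Positivity of the delays places $s\tau_k$ in the same half-plane as $s$. It cannot be dropped: with $\tau_1=-1$, the function $e^{s}-1-s$ has $d_0=1$, $d_1=0$ and a double root at $0$, and by Example~\ref{ex:one} its other roots have positive real part.
\end{remark}

\section{Sharpness of the degree condition}\label{sec:sharp}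

We follow Example~\ref{ex:merge}. With all $z_k$ equal to $\tau$, the integral $E$ is a one-delay function whose roots lie on the wrong side. It is not of the required form when $\ell\geq 2$, so we separate the delays slightly. The contour integral is well suited to this: the polynomials in Lemma~\ref{lem:E}(d) may blow up as poles merge, as the coefficients of $\Delta_\varepsilon$ do, but the integral over a fixed circle varies continuously. We use Hurwitz's theorem: if entire functions $g_\nu$ converge locally uniformly to $g\not\equiv0$ and $g(s_*)=0$, then every disk centered at $s_*$ contains a zero of $g_\nu$ for all large $\nu$.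

\begin{proof}[Proof of Theorem~\ref{thm:C}]
Define $n_k$, $m$, $N$ by \eqref{eq:dict}; the hypothesis is $n_0<m$. Fix $\tau>0$. At $z=(\tau,\dots,\tau)$ we have $W(u)=u^{-n_0}(u+\tau)^{-m}$, so $E(\cdot\,;\tau,\dots,\tau)=E_{n_0,m}$. By Proposition~\ref{prop:one} this function has a root $s_*$ with $\operatorname{Re}s_*>0$, and it is not identically zero by Lemma~\ref{lem:E}(a).

For $|\tau_k-\tau|\le\tau/2$ all poles lie in the disk $|u|\le3\tau/2$, so $E(s;\tau_1,\dots,\tau_\ell)$ can be computed on the fixed circle $|u|=2\tau$. The integrand is continuous in $(s,u,\tau_1,\dots,\tau_\ell)$, hence uniformly continuous when $s$ ranges over a compact set. Therefore $E(\cdot\,;\tau_1,\dots,\tau_\ell)\to E_{n_0,m}$ locally uniformly as $(\tau_1,\dots,\tau_\ell)\to(\tau,\dots,\tau)$. Applying Hurwitz's theorem along a sequence of points with pairwise distinct positive coordinates, we find such delays $\tau_1,\dots,\tau_\ell$ for which $R=E(\cdot\,;\tau_1,\dots,\tau_\ell)$ has a root $s_1$ with $|s_1-s_*|<\operatorname{Re}s_*$, hence with $\operatorname{Re}s_1>0$.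

The numbers $0,\tau_1,\dots,\tau_\ell$ are pairwise distinct, so by Lemma~\ref{lem:E}(d), $R=Q_0+\sum_{k\ge1}Q_ke^{-s\tau_k}$ with nonzero polynomials $Q_k$ of degree exactly $n_k-1=d_k$. By Lemma~\ref{lem:E}(a), $0$ is a root of $R$ of multiplicity $N-1=D$. The function
\[
\Delta(s)=R(s-s_0)=Q_0(s-s_0)+\sum_{k=1}^{\ell}e^{s_0\tau_k}Q_k(s-s_0)e^{-s\tau_k}
\]
has the form \eqref{eq:Delta} with the prescribed degrees, has $s_0$ as a root of multiplicity $D$, and vanishes at $s_0+s_1$, whose real part exceeds $s_0$.
\end{proof}

\begin{thebibliography}{1}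
\bibitem{Mazanti}
Guilherme Mazanti, \emph{Control, stability, and stabilization of some classes of linear time-delay systems}, arXiv:2610.31398 (2026).
\end{thebibliography}
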